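\title{The complete graph minimizes the ratios of consecutive spanning forest counts}

\begin{abstract}
Let $F_s(G)$ be the number of spanning forests of a graph $G$ with exactly $s$ components. We prove that for every simple graph $G$ on $n$ vertices and every $2\le s\le n$ with $F_{s-1}(G)>0$ one has $F_s(G)/F_{s-1}(G)\ge F_s(K_n)/F_{s-1}(K_n)$, with equality only for $G=K_n$. The proof studies a counterexample with the largest number of edges. For $s$ up to about $n/2+\frac12\sqrt{5n}$ it is excluded by induction on $s$, starting from an exact formula for $F_2/F_1$ in terms of the Laplacian; for larger $s$ it is excluded by counting paths. Both parts use the strong Mason inequality for independent sets of matroids. We also obtain a weighted version and, for $s=2$, a sharp bound in terms of the number of edges.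
\end{abstract}

\section{Introduction}

A \emph{spanning forest} of a graph $G$ on $n$ vertices is a set of edges that contains no cycle, viewed as a graph on all $n$ vertices. It has $s$ components exactly when it has $n-s$ edges. Let $F_s(G)$ be the number of spanning forests with $s$ components. Thus $F_1(G)$ is the number of spanning trees, $F_n(G)=1$, and $F_{n-1}(G)$ is the number of edges. The following problem comes from the paper of Bencs and Csikv\'ari \cite{BC}: if $G$ is a simple connected graph on $n$ vertices and $2\le s\le n$, is it true that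
\[
\frac{F_s(G)}{F_{s-1}(G)}\ \ge\ \frac{F_s(K_n)}{F_{s-1}(K_n)},
\]
with equality only when $G$ is the complete graph $K_n$? The answer is yes, and connectivity is needed only to the extent that the ratio must be defined.

\begin{theorem}\label{thm:main}
Let $n\ge2$ and $2\le s\le n$, and let $G$ be a simple graph on $n$ vertices with $F_{s-1}(G)>0$ (for instance, any connected $G$). Then
\[
\frac{F_s(G)}{F_{s-1}(G)}\ \ge\ \frac{F_s(K_n)}{F_{s-1}(K_n)},
\]
with equality if and only if $G=K_n$.
\end{theorem}

To see what the ratio measures, let $C(F)$ be the number of edges of $G$ that join two different components of a forest $F$; these are the edges that can be added to $F$ without creating a cycle. A forest with $s-1$ components has $n-s+1$ edges, and deleting any one of them leaves a forest with $s$ components. Counting such deletions in two ways gives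
\begin{equation}\label{eq:add}
(n-s+1)\,F_{s-1}(G)=\sum_{F}C(F),
\end{equation}
where $F$ runs over the spanning forests of $G$ with $s$ components. So Theorem~\ref{thm:main} says that the average number of ways to add an edge to an $s$-component forest is largest for $K_n$. For a \emph{fixed} forest, $K_n$ certainly offers the most ways, and this settles the cases in which $C(F)$ depends only on the number $m$ of edges: for $s=n$ the ratio is $1/m$, and for $s=n-1$ it is $m/\binom m2=2/(m-1)$. In general the set of forests changes with $G$, and the forests of a sparser graph may be better shaped for adding edges. The competition first appears at $s=n-2$.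

\begin{example}\label{ex:triangles}
Let $n\ge4$, $s=n-2$, $M=\binom n2$, and let $G$ have $m\ge3$ edges and $\tau$ triangles. Three edges form a forest unless they form a triangle, so
\[
\frac{F_{n-3}(G)}{F_{n-2}(G)}=\frac{\binom m3-\tau}{\binom m2}=\frac{m-2}3-\frac{\tau}{\binom m2}.
\]
Deleting edges lowers the first term, which is the direction we want, but it may also destroy the triangles, which works against us. For $K_n$ we have $M-1=\frac12(n-2)(n+1)$, so the triangle term is $\binom n3/\binom M2=\frac4{3(n+1)}<\frac13$. A single missing edge therefore outweighs all triangles: if $m\le M-1$, then $\frac{m-2}3\le\frac{M-2}3-\frac13<F_{n-3}(K_n)/F_{n-2}(K_n)$.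
\end{example}

For smaller $s$ the cycles are no longer a small correction. One cannot argue by adding edges one at a time either, because adding an edge can increase $F_2/F_1$ (Example~\ref{ex:K2q}). Simplicity of $G$ is essential: doubling every edge of $K_n$ multiplies $F_s$ by $2^{n-s}$ and so halves all the ratios.

Theorem~\ref{thm:main} has the following consequences. Part (ii) is where it matters that disconnected graphs are allowed.

\begin{theorem}\label{thm:ext}
Let $n\ge2$.
\begin{enumerate}
\item[(i)] If $G$ is a simple graph on $n$ vertices, $1\le a<b\le n$ and $F_a(G)>0$, then $F_b(G)/F_a(G)\ge F_b(K_n)/F_a(K_n)$, with equality if and only if $G=K_n$. Equivalently, for every simple graph $G$ on the vertex set of $K_n$, the probability that a uniformly random $i$-edge forest of $K_n$ lies in $G$ is nonincreasing in $i$, and for $G\ne K_n$ it is strictly decreasing as long as it is positive.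
\item[(ii)] For weights $w\in[0,1]^{E(K_n)}$ let $F_s(w)=\sum_F\prod_{e\in F}w_e$, the sum over the $s$-component spanning forests of $K_n$. If $2\le s\le n$ and $F_{s-1}(w)>0$, then $F_s(w)/F_{s-1}(w)\ge F_s(K_n)/F_{s-1}(K_n)$, with equality if and only if $w\equiv1$.
\end{enumerate}
\end{theorem}

The proof of Theorem~\ref{thm:main} runs as follows. For $s=2$ there is an exact formula for $F_2/F_1$, which gives a bound stronger by the factor $\binom n2/m$ (Theorem~\ref{thm:two}). The formula says that the two components of a random $2$-component forest cannot be too balanced. Applied to every pair of components of an $s$-component forest, it yields an inequality between $F_s$ and $F_{s-1}$ that is an identity for $K_n$ (Section~\ref{sec:recursion}). This inequality has an error term of the wrong sign, which we control in a counterexample with the largest number of edges (Sections~\ref{sec:max} and~\ref{sec:few}); this works for $s<\frac{n+1}2+\frac12\sqrt{5n}$. For larger $s$ components are small, as in Example~\ref{ex:triangles}, and a count of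 paths excludes the same counterexample (Section~\ref{sec:many}). The one deep result that we use is the strong Mason inequality, Theorem~\ref{thm:mason}.

\section{Notation and tools}\label{sec:tools}

Fix $n\ge2$ and a vertex set $V$ with $n$ elements. Let $G$ be a simple graph on $V$ with $m$ edges, let $M=\binom n2$ and $\nu=M-m$. A pair of distinct nonadjacent vertices is \emph{missing}; there are $\nu$ missing pairs. Let $\mathcal F_j$ be the set of spanning forests of $G$ with $j$ components and $F_j=F_j(G)=|\mathcal F_j|$, with $F_j=0$ for $j=0$ and $j>n$. We write $F_j^*=F_j(K_n)$ and $\rho_s^*=F_s^*/F_{s-1}^*$. Given $s$, we put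
\[
k=n-s+1,
\]
so that forests in $\mathcal F_{s-1},\mathcal F_s,\mathcal F_{s+1}$ have $k$, $k-1$, $k-2$ edges. For $1\le s\le n$ let $c_s$ be the average of $C(F)$ over the $s$-component forests of $K_n$. Then $c_1=0$, $c_n=M$, and \eqref{eq:add} gives $c_s=kF^*_{s-1}/F^*_s$, that is, $\rho^*_s=k/c_s$ for $s\ge2$. The $k-1$ edges of a forest are never counted by $C$, so
\begin{equation}\label{eq:crude}
c_s\le M-(k-1).
\end{equation}

For a forest $F$ with component sizes $a_1,a_2,\dots$ let $p_2(F)=\sum_ia_i^2$, and let $N(F)$ be the number of missing pairs whose vertices lie in different components. There are $\sum_{i<j}a_ia_j=\frac12(n^2-p_2(F))$ pairs in different components, and each is an edge or is missing: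
\begin{equation}\label{eq:pairs}
n^2-p_2(F)=2C(F)+2N(F).
\end{equation}

A forest \emph{separates} some vertices if they lie in pairwise different components. For distinct $u,v$ let $D_j(uv)$ be the number of $F\in\mathcal F_j$ that separate $u$ and $v$, and let
\[
\mathcal N_j=\sum_{F\in\mathcal F_j}N(F)=\sum_{uv\text{ missing}}D_j(uv).
\]
Let $uv$ be missing. A $j$-component forest of $G+uv$ either avoids the new edge or consists of it and a $(j+1)$-component forest of $G$ separating $u$ and $v$. Hence
\begin{equation}\label{eq:delcon}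
F_j(G+uv)=F_j(G)+D_{j+1}(uv).
\end{equation}
Let $G/uv$ be the multigraph on $n-1$ vertices obtained from $G$ by identifying $u$ and $v$. A set $A\subseteq E(G)$ is acyclic in $G/uv$ exactly when it contains neither a cycle nor a $u$--$v$ path of $G$. So $D_j(uv)$ is the number of acyclic sets of $n-j$ edges in $G/uv$; in particular $D_{j+1}(uv)=F_j(G/uv)$.

A \emph{matroid} is a finite set with a nonempty family of \emph{independent} subsets, closed under taking subsets, such that whenever $A,A'$ are independent and $|A|<|A'|$, some element of $A'\setminus A$ can be added to $A$ keeping it independent. The acyclic edge sets of a multigraph form a matroid, its \emph{graphic matroid}.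

\begin{theorem}[strong Mason inequality]\label{thm:mason}
If $I_i$ is the number of independent sets of size $i$ in a matroid, then
\begin{equation}\label{eq:mason}
I_i^2\ \ge\ \Bigl(1+\frac1i\Bigr)I_{i-1}I_{i+1}\qquad(i\ge1).
\end{equation}
\end{theorem}

This form is in Huh--Schr\"oter--Wang \cite{HSW}; it is also implied by Mason's ultra-log-concavity, see Br\"and\'en--Huh \cite{BH} and Anari--Liu--Oveis Gharan--Vinzant \cite{ALOV}. We apply it to $G/uv$ in Section~\ref{sec:few} and to $G$ in Section~\ref{sec:many}.

\section{Two components}\label{sec:two}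

In this section $G$ is connected, with edge set $E$, and $T=F_1(G)$. The \emph{Laplacian} $L$ has the degrees on the diagonal, $L_{uv}=-1$ for $uv\in E$, and zeros elsewhere; it satisfies $x^\top Lx=\sum_{uv\in E}(x_u-x_v)^2$. Since $G$ is connected, its kernel is spanned by the all-ones vector $\mathbf 1$, and its other eigenvalues $\mu_2,\dots,\mu_n$ are positive. The \emph{pseudoinverse} $\Gamma=L^+$ is the symmetric matrix that kills $\mathbf 1$ and inverts $L$ on $\mathbf 1^\perp$. Thus $L\Gamma=I-J/n$ with $J=\mathbf 1\mathbf 1^\top$, and $\operatorname{Tr}\Gamma=\sum_{i\ge2}1/\mu_i$. Let $h$ be the vector with $h_v=\Gamma_{vv}$, and let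
\[
R_{uv}=\Gamma_{uu}+\Gamma_{vv}-2\Gamma_{uv}
\]
be the \emph{effective resistance} between $u$ and $v$. We use two textbook facts; $A[S]$ denotes the principal submatrix with rows and columns $S$, and the empty determinant is $1$.
\begin{itemize}
\item \emph{Matrix-tree theorem for principal minors.} For $\emptyset\ne W\subseteq V$, $\det L[V\setminus W]$ is the number of spanning forests with $|W|$ components that separate the vertices of $W$.
\item \emph{Jacobi's identity.} If $A$ is invertible, then $\det (A^{-1})[S]=\det A[S^c]/\det A$.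
\end{itemize}
Let $D_3(u,v,r)$ be the number of $F\in\mathcal F_3$ separating $u,v,r$, with the value $0$ if $r\in\{u,v\}$.

\begin{lemma}\label{lem:res}
For all $u\ne v$ and all $r$ we have $R_{uv}=D_2(uv)/T$ and
\begin{equation}\label{eq:D3}
\frac{D_3(u,v,r)}T=\tfrac12R_{uv}(R_{ur}+R_{vr})-\tfrac14R_{uv}^2-\tfrac14(R_{ur}-R_{vr})^2 .
\end{equation}
Moreover $\sum_{uv\in E}R_{uv}=n-1$ and $\sum_{\{u,v\}}R_{uv}=n\operatorname{Tr}\Gamma$.
\end{lemma}

\begin{proof}
Fix $r$ and put $g_{uv}=\Gamma_{uv}-\Gamma_{ur}-\Gamma_{vr}+\Gamma_{rr}$, which vanishes if $u=r$. For $w,v\ne r$, the terms of $g_{uv}$ that do not depend on $u$ are killed by $L$, so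
\[
\sum_{u\ne r}L_{wu}g_{uv}=\sum_uL_{wu}g_{uv}=(L\Gamma)_{wv}-(L\Gamma)_{wr}=\Bigl(\delta_{wv}-\frac1n\Bigr)+\frac1n=\delta_{wv}.
\]
Hence $(g_{uv})_{u,v\ne r}$ is the inverse of $L[V\setminus\{r\}]$, whose determinant is $T$. The two facts above give $g_{uu}=D_2(ur)/T$ and $g_{uu}g_{vv}-g_{uv}^2=D_3(u,v,r)/T$ for distinct $u,v\neq r$. By definition $g_{uu}=R_{ur}$, and $r$ was arbitrary, so the first claim holds. Expanding the definition of $R$ gives $R_{ur}+R_{vr}-R_{uv}=2g_{uv}$. With $x=R_{ur}$, $y=R_{vr}$, $z=R_{uv}$,
\[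
xy-\tfrac14(x+y-z)^2=\tfrac12z(x+y)-\tfrac14z^2-\tfrac14(x-y)^2,
\]
which is \eqref{eq:D3}. If $r=u$, then $x=0$, $y=z$ and the right side is $0$, as required.

For an edge $uv$, adding it to the forests counted by $D_2(uv)$ gives the spanning trees containing $uv$. Each tree has $n-1$ edges, so $\sum_ED_2(uv)=(n-1)T$. Finally $\sum_{\{u,v\}}R_{uv}=\frac12\sum_{u,v}(h_u+h_v-2\Gamma_{uv})=n\operatorname{Tr}\Gamma$ because $\Gamma\mathbf 1=0$.
\end{proof}

\begin{theorem}\label{thm:two}
Let $G$ be a connected simple graph with $n\ge2$ vertices and $m$ edges. Then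
\begin{equation}\label{eq:exact}
\frac{F_2(G)}{F_1(G)}=\frac3n\operatorname{Tr}\Gamma+\frac34h^\top Lh+\frac14\sum_{uv\in E}R_{uv}^2
\end{equation}
and
\[
\frac{F_2(G)}{F_1(G)}\ \ge\ \frac{(n-1)^2(n+6)}{4nm}=\frac{\binom n2}m\cdot\frac{F_2(K_n)}{F_1(K_n)},
\]
with equality if and only if $G=K_n$.
\end{theorem}

\begin{proof}
Lemma~\ref{lem:res} counts forests with marked vertices, while $F_2$ counts unmarked forests. To pass from one to the other, fix $r$ and use that in each $F\in\mathcal F_2$ the component avoiding $r$ is a tree, so that its number of vertices minus its number of edges is $1$. The pairs ($F$, vertex $v$ of that component) number $\sum_{v\ne r}D_2(vr)$. Deleting the edge maps the pairs ($F$, edge $uv$ of that component) bijectively to the pairs (edge $uv$, $3$-component forest separating $u,v,r$). Therefore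
\[
F_2=\sum_{v\ne r}D_2(vr)-\sum_{uv\in E}D_3(u,v,r).
\]
Let $f_v=R_{vr}$ and $p_v=1-\frac12\sum_{u:\,uv\in E}R_{uv}$. Inserting Lemma~\ref{lem:res} and collecting the coefficient of each $f_v$,
\[
\frac{F_2}T=p^\top f+\frac14\sum_ER_{uv}^2+\frac14f^\top Lf .
\]
We evaluate $p$. If $v$ has degree $d$, then, with sums over the neighbors $u$ of $v$,
\[
\sum_uR_{uv}=\Bigl(2dh_v-2\sum_u\Gamma_{uv}\Bigr)-\Bigl(dh_v-\sum_uh_u\Bigr)=2(L\Gamma)_{vv}-(Lh)_v=2-\frac2n-(Lh)_v .
\]
So $p=\frac1n\mathbf 1+\frac12Lh$, and $\sum_vp_v=1$. Since $f=h-2\Gamma e_r+\Gamma_{rr}\mathbf 1$, where $e_r$ is the unit vector at $r$, we get $Lf=Lh-2e_r+\frac2n\mathbf 1=2p-2e_r$. As $f_r=0$, this gives $f^\top Lf=2p^\top f$, and so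
\[
\frac{F_2}T=\frac32\sum_vp_vR_{vr}+\frac14\sum_ER_{uv}^2\qquad\text{for every }r .
\]
Average over $r$. From $\Gamma\mathbf 1=0$ we have $\frac1n\sum_rR_{vr}=h_v+\frac1n\operatorname{Tr}\Gamma$, so the average of $\sum_vp_vR_{vr}$ is $p^\top h+\frac1n\operatorname{Tr}\Gamma=\frac2n\operatorname{Tr}\Gamma+\frac12h^\top Lh$. This proves \eqref{eq:exact}.

For the bound, $h^\top Lh\ge0$, and the Cauchy--Schwarz inequality gives
\begin{equation}\label{eq:cs}
\sum_ER_{uv}^2\ge\frac{(n-1)^2}m,\qquad \operatorname{Tr}\Gamma=\sum_{i\ge2}\frac1{\mu_i}\ge\frac{(n-1)^2}{\operatorname{Tr}L}=\frac{(n-1)^2}{2m}.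
\end{equation}
The resulting lower bound is $\frac{(n-1)^2}m\bigl(\frac3{2n}+\frac14\bigr)=\frac{(n-1)^2(n+6)}{4nm}$. For $K_n$ we have $L=nI-J$ and $\Gamma=\frac1n(I-J/n)$, so $h$ is constant, $R_{uv}=2/n$, and \eqref{eq:exact} gives $F_2^*/F_1^*=\frac{3(n-1)}{n^2}+\frac{n-1}{2n}=\frac{(n-1)(n+6)}{2n^2}$. This shows the stated identity and equality for $K_n$. Conversely, equality forces $\mu_2=\dots=\mu_n=\mu$, so $L=\mu(I-J/n)$ has no zero entry off the diagonal and $G=K_n$.
\end{proof}

For the path on three vertices, $\mu_2=1$, $\mu_3=3$, both edges have $R=1$, and $h_v=\frac13\sum_rR_{vr}-\frac49$ gives $h=(\frac59,\frac29,\frac59)$. The three terms of \eqref{eq:exact} are $\frac43,\frac16,\frac12$, and their sum is $F_2/F_1=2$.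

Formula \eqref{eq:exact} has a combinatorial reading. If $a,a'$ are the component sizes of $F\in\mathcal F_2$, then $\sum_Faa'=\sum_{\{u,v\}}D_2(uv)=Tn\operatorname{Tr}\Gamma$. So the trace term combines with the left side, and what remains is a statement about $n^2-3aa'=a^2-aa'+a'^2$, a quantity that is large when the components are unbalanced.

\begin{lemma}\label{lem:imbalance}
Let $G$ be a connected simple graph with $n\ge2$ vertices, $m$ edges, $\nu$ missing pairs and $T$ spanning trees. Then
\begin{equation}\label{eq:imbalance}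
2\sum_{F\in\mathcal F_2}(a^2-aa'+a'^2)\ \ge\ T\,\frac{n^2(n-1)^2}{2m}\ \ge\ T\bigl(n(n-1)+2\nu\bigr),
\end{equation}
with equality throughout if $G=K_n$.
\end{lemma}

\begin{proof}
Multiplying \eqref{eq:exact} by $Tn^2$ and moving the trace term to the left,
\[
\sum_{F\in\mathcal F_2}(n^2-3aa')=Tn^2\Bigl(\frac34h^\top Lh+\frac14\sum_ER_{uv}^2\Bigr)\ge T\,\frac{n^2(n-1)^2}{4m}
\]
by \eqref{eq:cs}. The second inequality reads $2M^2/m\ge4M-2m$, which is $(M-m)^2\ge0$. For $K_n$ both $h$ and $R$ are constant and $m=M$.
\end{proof}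

We pass to the weaker, linear bound because it is additive over the components of a forest. Here is how it proves Theorem~\ref{thm:main} for $s=2$, in the form that generalizes. Each pair counted by $aa'$ is an edge or is missing, so $\sum_Faa'=(n-1)T+\mathcal N_2$ by \eqref{eq:add}, and \eqref{eq:imbalance} becomes
\[
2n^2F_2\ \ge\ \bigl(6(n-1)+n^2-n\bigr)T+6\mathcal N_2+2\nu T .
\]
The first term is $2n^2\rho_2^*T$, and the other two are a surplus produced by the missing pairs, positive as soon as $\nu>0$.

\section{From two components to $s$ components}\label{sec:recursion}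

Two components of an $s$-component forest form a $2$-component forest of the subgraph induced on their union. Applying Lemma~\ref{lem:imbalance} to all such subgraphs relates $\mathcal F_s$ to $\mathcal F_{s-1}$.

\begin{lemma}\label{lem:rec}
For every simple graph $G$ on $V$ and $2\le s\le n$,
\begin{equation}\label{eq:rec}
2(s-1)n^2F_s\ \ge\ 2(2s-1)\bigl(kF_{s-1}+\mathcal N_s\bigr)+\sum_{F'\in\mathcal F_{s-1}}\bigl(p_2(F')-n+2\nu-2N(F')\bigr),
\end{equation}
with equality for $G=K_n$.
\end{lemma}

\begin{proof}
For $F\in\mathcal F_s$ with component sizes $a_1,\dots,a_s$,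
\[
2\sum_{i<j}(a_i^2-a_ia_j+a_j^2)=2(s-1)p_2(F)-\bigl(n^2-p_2(F)\bigr)=(2s-1)p_2(F)-n^2 .
\]
A forest $F\in\mathcal F_s$ together with two of its components is the same as a partition $\Pi$ of $V$ into $s-1$ blocks, a distinguished block $B$, a spanning tree of $G[B']$ for each other block $B'$, and a $2$-component spanning forest $H$ of $G[B]$. Write $T(B)$ for the number of spanning trees of $G[B]$, $b=|B|$, and $\nu_B$ for the number of missing pairs inside $B$. For every $B$,
\[
2\sum_H(a^2-aa'+a'^2)\ \ge\ T(B)\bigl(b(b-1)+2\nu_B\bigr).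
\]
Indeed, this is Lemma~\ref{lem:imbalance} if $G[B]$ is connected and $b\ge2$; the right side is $0$ if $G[B]$ is disconnected; and both sides are $0$ if $b=1$. Multiply by $\prod_{B'\ne B}T(B')$ and sum over $\Pi$ and $B$. The product of $T$ over all blocks of $\Pi$ counts the forests $F'\in\mathcal F_{s-1}$ whose components are the blocks of $\Pi$. For such $F'$ we have $\sum_Bb(b-1)=p_2(F')-n$ and $\sum_B\nu_B=\nu-N(F')$. Hence
\[
\sum_{F\in\mathcal F_s}\bigl((2s-1)p_2(F)-n^2\bigr)\ \ge\sum_{F'\in\mathcal F_{s-1}}\bigl(p_2(F')-n+2\nu-2N(F')\bigr).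
\]
By \eqref{eq:pairs} and \eqref{eq:add}, $\sum_{F\in\mathcal F_s}(n^2-p_2(F))=2kF_{s-1}+2\mathcal N_s$. Adding $2s-1$ times this identity eliminates $p_2(F)$ and gives \eqref{eq:rec}. For $K_n$ every $G[B]$ is complete, so no step loses anything.
\end{proof}

For $K_n$ we have $\nu=N=0$, and by \eqref{eq:pairs} the average of $p_2$ over the $(s-1)$-component forests is $n^2-2c_{s-1}$. Equality in \eqref{eq:rec} becomes a recursion: for $2\le s\le n$,
\begin{equation}\label{eq:crec}
2(s-1)n^2\rho_s^*=2(2s-1)k+n^2-n-2c_{s-1},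
\quad\text{i.e.,}\quad
\frac{(s-1)n^2k}{c_s}=(2s-1)k+M-c_{s-1}.
\end{equation}
It can be run upward from $c_1=0$ or downward from $c_n=M$, and we need one estimate from each end. We measure $s$ from the middle of its range by
\[
t=2s-1-n,\qquad\text{so that}\quad 2s-1=n+t,\quad 2k=n+1-t,\quad 2(k-1)=n-1-t .
\]

\begin{lemma}\label{lem:c}
\begin{enumerate}
\item[(a)] If $2\le s\le n-1$ and $t<\sqrt{5n}$, then $c_s<(2s-1)\dfrac{k^2}{k-1}$.
\item[(b)] If $s\le n$ and $t\ge1$, then $z_s:=2(M-c_s)$ satisfies $0\le z_s\le\dfrac{n(n-1-t)}t$.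
\end{enumerate}
\end{lemma}

By \eqref{eq:pairs}, $z_s$ is the average of $p_2-n$ over the $s$-component forests of $K_n$. So (b) says that the component of a random vertex has expected size at most $(n-1)/t$.

\begin{proof}
(a) We first prove by induction that $c_s<(2s-1)k$ for $1\le s\le\frac n2+1$, that is, for $t\le1$; this is stronger than the claim. For $s=1$ it reads $0<n$. Let $s\ge2$. When $s$ decreases by one, $k$ increases by one, so the hypothesis is $c_{s-1}<(2s-3)(k+1)$, and the right side of the second form of \eqref{eq:crec} exceeds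
\[
\Delta=M+2k-2s+3=\frac{n^2+3n}2-4s+5\ \ge\ \frac{n^2-n}2+1>0 .
\]
Thus $c_s<(s-1)n^2k/\Delta$, and it suffices to show that
\[
(2s-1)\Delta-(s-1)n^2=\frac{n^2}2+3sn-8s^2+14s-\frac{3n}2-5
\]
is positive. It is concave in $s$, and equals $\frac{n^2}2+\frac{3n}2+1$ at $s=1$ and $\frac n2+1$ at $s=\frac n2+1$, so it is positive in between.

Now let $t\ge0$ and $t^2<5n$, so $t^2\le5n-1$. By \eqref{eq:crude}, $2c_s\le n^2-n-(n-1-t)=n^2-2n+1+t$. On the other side, since $n+1-t>n-1-t>0$,
\[
2(2s-1)\frac{k^2}{k-1}=(n+t)(n+1-t)\Bigl(1+\frac2{n-1-t}\Bigr)>n^2+n+t-t^2+2(n+t).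
\]
The difference exceeds $5n+2t-1-t^2\ge0$.

(b) We have $z_s\ge0$ by \eqref{eq:crude}. Substitute $2c_s=n^2-n-z_s$ and $2(s-1)=n+t-1$ in \eqref{eq:crec}:
\[
z_{s-1}=2k\,\frac{(n+t-1)n^2-(n+t)(n^2-n-z_s)}{n^2-n-z_s}=\frac{(n+1-t)\bigl((n+t)z_s+nt\bigr)}{n^2-n-z_s}.
\]
The right side is increasing in $z_s\in[0,n^2-n)$. We use downward induction on $s$; passing to $s-1$ replaces $t$ by $t-2$. For $s=n$ we have $t=n-1$ and $z_n=0$. Let $t\ge3$ and $z_s\le Z:=n(n-1-t)/t$. Then
\begin{equation}\label{eq:Z}
(n+t)Z+nt=\frac nt(n^2-n-t),\qquad n^2-n-Z=\frac nt(nt-n+1)>0,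
\end{equation}
and therefore
\[
z_{s-1}\le\frac{(n+1-t)(n^2-n-t)}{nt-n+1}\le\frac{n(n+1-t)}{t-2},
\]
which is the claim for $s-1$. The last inequality holds because $n(nt-n+1)-(n^2-n-t)(t-2)=n(n-1)+t(n+t-2)>0$.
\end{proof}

\section{A maximal counterexample}\label{sec:max}

One would like to show that adding an edge never increases $F_s/F_{s-1}$. This is false.

\begin{example}\label{ex:K2q}
Let $G=K_{2,q}$, with $u,v$ the side of size $2$. A forest gives each of the other $q$ vertices degree $0$, $1$ or $2$, and degree $2$ at most once. Counting forests with $q+1$ and with $q$ edges, $F_1=q2^{q-1}$ and $F_2=2^q+q(q-1)2^{q-2}$, so $F_2/F_1=\frac2q+\frac{q-1}2$. The multigraph $G/uv$ is a star with $q$ doubled edges, so $F_2(G/uv)/F_1(G/uv)=q2^{q-1}/2^q=\frac q2$, which is larger when $q\ge5$. Since $F_j(G+uv)=F_j(G)+F_j(G/uv)$, adding $uv$ then increases $F_2/F_1$.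
\end{example}

Instead of monotonicity we use an extremal choice, which compares $G+uv$ with $K_n$ rather than with $G$. Call $G$ a \emph{counterexample for $s$} if $G\ne K_n$, $F_{s-1}(G)>0$ and $F_s(G)\le\rho_s^*F_{s-1}(G)$. Theorem~\ref{thm:main} says that there are none. For $s=n$ the ratio is $1/m>1/M$, so we may assume $2\le s\le n-1$, that is, $k\ge2$. A counterexample for $s$ is \emph{maximal} if it has the largest number of edges; as simple graphs on $V$ have at most $M$ edges, one exists whenever a counterexample does.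

\begin{lemma}\label{lem:max}
If $G$ is a maximal counterexample for $s$, then
\begin{equation}\label{eq:max}
D_{s+1}(uv)\ \ge\ \rho_s^*D_s(uv)\qquad\text{for every missing pair }uv .
\end{equation}
\end{lemma}

\begin{proof}
The graph $G+uv$ has $F_{s-1}>0$ and is either $K_n$ or not a counterexample, so $F_s(G+uv)\ge\rho_s^*F_{s-1}(G+uv)$. By \eqref{eq:delcon}, $D_{s+1}(uv)-\rho_s^*D_s(uv)\ge\rho_s^*F_{s-1}(G)-F_s(G)\ge0$.
\end{proof}

\section{Few components: $t<\sqrt{5n}$}\label{sec:few}

The values $s\in\{2,\dots,n-1\}$ with $t<\sqrt{5n}$ form an initial segment, and we argue by induction on $s$. Let $G$ be a maximal counterexample for such an $s$.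

To use \eqref{eq:rec} we need a lower bound for $\sum_{F'}p_2(F')$, hence by \eqref{eq:pairs} an upper bound for $\sum_{F'}C(F')$, and this is what the theorem for $s-1$ provides:
\begin{equation}\label{eq:ind}
\sum_{F'\in\mathcal F_{s-1}}C(F')\ \le\ c_{s-1}F_{s-1}.
\end{equation}
Indeed, by \eqref{eq:add} the left side is $(k+1)F_{s-2}$ and $c_{s-1}=(k+1)F^*_{s-2}/F^*_{s-1}$, so \eqref{eq:ind} says $F_{s-2}F^*_{s-1}\le F_{s-1}F^*_{s-2}$. This is trivial if $F_{s-2}=0$, in particular for $s=2$, and otherwise it is the induction hypothesis. Consequently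
\[
\sum_{F'\in\mathcal F_{s-1}}p_2(F')=\sum_{F'}\bigl(n^2-2C(F')-2N(F')\bigr)\ge(n^2-2c_{s-1})F_{s-1}-2\mathcal N_{s-1}.
\]
Insert this in \eqref{eq:rec} and subtract $F_{s-1}$ times the first form of \eqref{eq:crec}:
\begin{equation}\label{eq:surplus}
2(s-1)n^2\bigl(F_s-\rho_s^*F_{s-1}\bigr)\ \ge\ 2(2s-1)\mathcal N_s-4\mathcal N_{s-1}+2\nu F_{s-1}.
\end{equation}
For $s=2$ the negative term vanishes, since spanning trees separate nothing, and we recover the computation at the end of Section~\ref{sec:two}. For $s\ge3$ it is the difficulty. Half of it is absorbed by the last term: $N(F')\le\nu$ gives $\mathcal N_{s-1}\le\nu F_{s-1}$. For the other half we need $(2s-1)\mathcal N_s>\mathcal N_{s-1}$, a lower bound for $D_s/D_{s-1}$, whereas maximality bounds $D_{s+1}/D_s$. The Mason inequality moves the bound by one step in the right direction.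

Let $uv$ be missing. In the graphic matroid of $G/uv$ we have $D_{s+1}(uv)=I_{k-2}$, $D_s(uv)=I_{k-1}$, $D_{s-1}(uv)=I_k$. By \eqref{eq:mason} with $i=k-1\ge1$ and by \eqref{eq:max},
\[
D_s(uv)^2\ \ge\ \frac k{k-1}D_{s+1}(uv)D_{s-1}(uv)\ \ge\ \frac k{k-1}\rho_s^*D_s(uv)D_{s-1}(uv).
\]
Also $D_s(uv)>0$: take $F'\in\mathcal F_{s-1}$ and delete an edge of its $u$--$v$ path if it has one, and any of its $k$ edges otherwise. Dividing by $D_s(uv)$, summing over missing pairs and using $\rho_s^*=k/c_s$,
\[
(2s-1)\mathcal N_s\ \ge\ \frac{(2s-1)k^2}{(k-1)c_s}\,\mathcal N_{s-1},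
\]
and the coefficient is greater than $1$ by Lemma~\ref{lem:c}(a). If $\mathcal N_{s-1}>0$, the right side of \eqref{eq:surplus} is greater than $2(\nu F_{s-1}-\mathcal N_{s-1})\ge0$. If $\mathcal N_{s-1}=0$, it is at least $2\nu F_{s-1}>0$. In both cases $F_s>\rho_s^*F_{s-1}$, a contradiction. Theorem~\ref{thm:main} holds for these $s$.

\begin{remark}
The restriction on $t$ enters only through Lemma~\ref{lem:c}(a), and the margin there is thin. For fixed $s$ and $n\to\infty$, the bound $c_{s-1}<(2s-3)(k+1)$ and \eqref{eq:crec} give $(2s-1)\rho_s^*\to\frac{2s-1}{2s-2}$. At the other end the inequality of Lemma~\ref{lem:c}(a) fails: for $s=n-1$ it reads $M-1<4(2n-3)$, which is false for $n\ge16$. A second argument is needed.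
\end{remark}

\section{Many components: $t\ge\sqrt{5n}$}\label{sec:many}

Let $s\le n-1$ and $t\ge\sqrt{5n}$; no induction is used here. From $n-1-t=2(k-1)\ge2$ we get $t\le n-3$, so $(n-3)^2\ge5n$. This forces $n\ge11$, hence $t^2\ge55$ and $t\ge8$. Let $G$ be a maximal counterexample for $s$, put $c=c_s$, and fix one missing pair $uv$.

The idea is to look at a random $F\in\mathcal F_{s+1}$. Because $G$ is a counterexample, there are on average at least $c$ ways to add an edge to $F$. Because $G$ is maximal, among the forests separating $u$ and $v$ there are on average at most $c-c/k$ ways to add an edge that keeps them separated. The gap $c/k$ turns out to be at least $n$. It can come only from edges between the components of $u$ and $v$, or from forests in which $u$ and $v$ are already joined. Both involve a $u$--$v$ path inside a forest, and such paths are rare when components are small.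

\subsection*{Ratios in $G$}
Let $I_i=F_{n-i}$ be the number of $i$-edge forests of $G$. Since $I_k=F_{s-1}>0$, all of $I_0,\dots,I_k$ are positive, and \eqref{eq:mason} says that $\sigma_i=iI_i/I_{i-1}$ is nonincreasing for $1\le i\le k$. The counterexample condition is $k/\sigma_k=I_{k-1}/I_k\le k/c$, so $\sigma_i\ge c$ for $1\le i\le k$. With $(x)_j=x(x-1)\cdots(x-j+1)$ and $F_{s+1}=I_{k-2}$, multiplying the inequalities $I_{i-1}/I_i\le i/c$ gives the first bound below (for $j>k-2$ both sides vanish), and \eqref{eq:add} gives the second: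
\begin{equation}\label{eq:ratios}
\frac{F_{s+1+j}}{F_{s+1}}\le\frac{(k-2)_j}{c^j}\quad(j\ge0),\qquad\sum_{F\in\mathcal F_{s+1}}C(F)=(k-1)F_s=\sigma_{k-1}F_{s+1}\ge cF_{s+1}.
\end{equation}

\subsection*{The key inequality}
Let $S$ be the set of $F\in\mathcal F_{s+1}$ separating $u$ and $v$, and $q=|S|/F_{s+1}$. For $F\in S$ let $c_{uv}(F)$ be the number of edges of $G$ between the component of $u$ and that of $v$, and let $X=\frac1{F_{s+1}}\sum_{F\in S}c_{uv}(F)$. Deleting one of the $k-1$ edges of an $s$-component forest separating $u,v$ gives some $F\in S$ and an edge counted by $C(F)$ but not by $c_{uv}(F)$, and this is a bijection. With \eqref{eq:max},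
\[
\sum_{F\in S}\bigl(C(F)-c_{uv}(F)\bigr)=(k-1)D_s(uv)\le\frac{k-1}k\,c\,|S| .
\]
Every $F\in\mathcal F_{s+1}$ has $C(F)\le m-(k-2)$, so \eqref{eq:ratios} gives
\[
\sum_{F\in S}C(F)\ \ge\ cF_{s+1}-(m-k+2)\bigl(F_{s+1}-|S|\bigr).
\]
Subtracting and dividing by $F_{s+1}$,
\[
X\ \ge\ c-(m-k+2)(1-q)-\frac{k-1}k\,cq=\frac{cq}k-(1-q)(m-k+2-c)\ \ge\ \frac{cq}k-(1-q)e,
\]
where $e=M-(k-1)-c$ and we used $m\le M-1$. By \eqref{eq:crude}, $0\le e\le M-c=z_s/2$. Multiply by $k/c$ and add $1-q$ to both sides:
\begin{equation}\label{eq:key}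
1\ \le\ \frac kcX+(1-q)\Bigl(1+\frac{ke}c\Bigr).
\end{equation}
We show that the right side is less than $1$.

\subsection*{Counting paths}
Since $uv$ is missing, every $u$--$v$ path in $G$ has $\ell\ge2$ edges, and since $G$ is simple, a path is determined by its $\ell-1$ inner vertices, so there are at most $(n-2)_{\ell-1}$ paths with $\ell$ edges. A given such path lies in at most $F_{j+\ell}$ forests of $\mathcal F_j$, because deleting it is an injection into $\mathcal F_{j+\ell}$. Put
\[
\lambda=\frac{(n-2)(k-2)}c\ \ge0 ;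
\]
by \eqref{eq:ratios} this bounds the factor that each further inner vertex contributes. We check below that $\lambda<1$. A pair ($F\in S$, edge counted by $c_{uv}(F)$) is determined by the forest in $\mathcal F_s$ obtained by adding the edge, together with the position of the edge on the $u$--$v$ path of that forest. Hence, with $j=\ell-1$,
\[
X\le\sum_{\ell\ge2}\ell\,(n-2)_{\ell-1}\frac{F_{s+\ell}}{F_{s+1}}\le\sum_{j\ge1}(j+1)\lambda^j\le\frac1{(1-\lambda)^2}.
\]
The forests in $\mathcal F_{s+1}\setminus S$ are those containing a $u$--$v$ path, so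
\[
1-q\le\sum_{\ell\ge2}(n-2)_{\ell-1}\frac{F_{s+1+\ell}}{F_{s+1}}\le\frac{k-2}c\sum_{j\ge1}\lambda^j\le\frac kc\cdot\frac1{1-\lambda}.
\]

\subsection*{Estimates}
Lemma~\ref{lem:c}(b) and the second identity in \eqref{eq:Z} give $2c=n^2-n-z_s\ge\frac nt(nt-n+1)$.

First,
\[
\frac kc\le\frac{t(n+1-t)}{n(nt-n+1)}\le\frac{t(n+1-t)}{n^2(t-1)}\le\frac1n .
\]
The last step is equivalent to $n+t\le t^2$, which holds since $n\le t^2/5$ and $t\le t^2/8$.

Second, $2(k-2)=n-3-t$ gives $\lambda\le\frac{t(n-2)(n-3-t)}{n(nt-n+1)}$, and
\[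
n(nt-n+1)-t(n-2)(n-3-t)=n(t^2-n)+n+5nt-2t(t+3)\ \ge\ n(t^2-n)
\]
because $t+3\le n$. Using $n\le t^2/5$ again,
\[
1-\lambda\ \ge\ \frac{t^2-n}{nt-n+1}\ \ge\ \frac{t^2-n}{nt}\ \ge\ \frac{4t}{5n}>0 .
\]

Third, $\frac{ke}c\le\frac{z_s}{2n}\le\frac{n-1-t}{2t}<\frac n{2t}$.

With $n/t^2\le\frac15$ and $t\ge8$ these bounds give
\[
\frac kcX\le\frac{25n}{16t^2}\le\frac5{16},\qquad 1-q\le\frac5{4t}\le\frac5{32},\qquad(1-q)\frac{ke}c\le\frac{5n}{8t^2}\le\frac18 .
\]
The right side of \eqref{eq:key} is at most $\frac5{16}+\frac5{32}+\frac18=\frac{19}{32}<1$, a contradiction.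

Together with Section~\ref{sec:few} and the case $s=n$, this shows that there is no counterexample for any $2\le s\le n$. Equality for $G=K_n$ is trivial, and Theorem~\ref{thm:main} is proved. \hfill$\square$

\begin{remark}
The path count cannot replace the induction. Since $c\le M$, we have $\lambda\ge(n-2)(k-2)/M\ge1$ as soon as $k\ge\frac n2+4$, and then the geometric series above give no bound.
\end{remark}

\section{Several steps and weights}\label{sec:ext}

\begin{proof}[Proof of Theorem~\ref{thm:ext}]
(i) Deleting edges from a forest with $a$ components shows that $F_j(G)>0$ for $a\le j\le n$. Multiply the inequalities of Theorem~\ref{thm:main} for $s=a+1,\dots,b$; each is strict if $G\ne K_n$. The probability in question is $P_i=F_{n-i}(G)/F^*_{n-i}$ for $0\le i\le n-1$, and the first statement says that $P_{n-a}\le P_{n-b}$ whenever $P_{n-a}>0$, strictly unless $G=K_n$. Taking $b=a+1$, and noting that the case $P_{n-a}=0$ is trivial, gives the second statement. Conversely, if $P_{n-a}>0$, then the second statement makes $P_{n-b},\dots,P_{n-a}$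 positive and nonincreasing, and strictly decreasing for $G\ne K_n$.

(ii) The function $F_j(w)$ is linear in each weight, so it is an expectation. Let $G_w$ be the random graph that contains each edge $e$ independently with probability $w_e$. A forest $F$ lies in $G_w$ with probability $\prod_{e\in F}w_e$, so $F_j(w)=\mathbb E\,F_j(G_w)$. Put $\Phi(G)=F_s(G)F^*_{s-1}-F_{s-1}(G)F^*_s$. Then $\Phi(G)\ge0$ for every simple $G$: by Theorem~\ref{thm:main} if $F_{s-1}(G)>0$, and trivially otherwise. Hence
\[
F_s(w)F^*_{s-1}-F_{s-1}(w)F^*_s=\mathbb E\,\Phi(G_w)\ge0 .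
\]
Let $w\not\equiv1$; we exhibit a graph with $\Phi>0$ that occurs with positive probability. If the support $H=\{e:w_e>0\}$ is not $K_n$, then $G_w=H$ with probability $\prod_{e\in H}w_e>0$, and $F_{s-1}(H)>0$ because $F_{s-1}(w)>0$, so $\Phi(H)>0$ by Theorem~\ref{thm:main}. If the support is $K_n$ and $w_e<1$, then $G_w=K_n-e$ with positive probability. For $n\ge3$ this graph is connected and Theorem~\ref{thm:main} gives $\Phi>0$; for $n=2$ we have $s=2$, $F_1(K_2-e)=0$, $F_2(K_2-e)=1$ and $\Phi=1$. So equality forces $w\equiv1$, and for $w\equiv1$ we have $F_j(w)=F_j^*$.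
\end{proof}

\begin{thebibliography}{9}

\bibitem{ALOV}
Anari, Liu, Oveis Gharan and Vinzant, \emph{Log-concave polynomials III}, Proc. AMS (2024).

\bibitem{BC}
Ferenc Bencs and P\'eter Csikv\'ari, \emph{An inequality for the number of independent sets of matroids with an application to the forest-tree ratio of graphs}, arXiv:2609.18611 (2026).

\bibitem{BH}
Br\"and\'en and Huh, \emph{Lorentzian polynomials}, Ann. of Math. 192 (2020).

\bibitem{HSW}
Huh, Schr\"oter and Wang, \emph{Correlation bounds for fields and matroids}, JEMS (2022).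

\end{thebibliography}
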